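\title{Integrally closed ideals with few generators in regular local rings are normal}

\begin{abstract}
Let $(R,\mathfrak m)$ be a regular local ring of dimension $d$, of any characteristic and with any residue field. We prove that every integrally closed $\mathfrak m$-primary ideal with at most $d+4$ generators is normal, that is, all of its powers are integrally closed. For $d\ge 3$ the bound $d+4$ cannot be raised. In particular, every integrally closed $(x,y,z)$-primary ideal of $k[x,y,z]$ with at most seven generators is normal, over every field $k$ and with no homogeneity assumption. The proof cuts $R$ by generic elements of the ideal. In dimension three, either a generic element defines a rational double point, or the ideal becomes a complete intersection modulo one parameter and duality on a Gorenstein curve applies.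
\end{abstract}

\section{Introduction}\label{sec:intro}

Rings are commutative with unit, and local rings are Noetherian. We write $\mu(J)$ for the minimal number of generators of an ideal $J$ and $\lambda$ for length.

Let $J$ be an ideal of a Noetherian ring $R$. An element $h\in R$ is \emph{integral over $J$} if, for some $m\ge1$,
\begin{equation}\label{eq:integral}
h^m+c_1h^{m-1}+\dots+c_m=0\qquad\text{with } c_j\in J^j .
\end{equation}
These elements form an ideal $\overline J\supseteq J$, the \emph{integral closure} of $J$. The ideal $J$ is \emph{integrally closed} if $J=\overline J$, and \emph{normal} if $J^n$ is integrally closed for every $n\ge1$. For example, $xy$ is integral over $(x^2,y^2)$ because $(xy)^2-x^2y^2=0$.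

Integral closure measures orders of vanishing. Let $R$ be a domain. By a \emph{valuation of $R$} we mean a valuation $\nu$ of $\operatorname{Frac}R$ with $\nu\ge0$ on $R$; we put $\nu(0)=\infty$ and let $\nu(J)$ be the least value of $\nu$ on a set of generators of $J$. If $h\ne0$ satisfies \eqref{eq:integral}, then $m\nu(h)\ge j\nu(J)+(m-j)\nu(h)$ for some $j\geq 1$, so $\nu(h)\ge\nu(J)$. This proves the first of the following two facts; the second is the valuative criterion of integral closure.
\begin{enumerate}
\item[(V1)] An ideal of the form $\{h\in R:\nu_i(h)\ge c_i\text{ for all }i\}$, with valuations $\nu_i$ of $R$, is integrally closed.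
\item[(V2)] $h\in\overline J$ if and only if $\nu(h)\ge\nu(J)$ for every valuation $\nu$ of $R$, that is, $h\in J\mathcal V$ for every valuation ring $\mathcal V$ of $\operatorname{Frac}R$ that contains $R$.
\end{enumerate}
Thus $J$ is normal exactly when membership in each power $J^n$ is decided by orders of vanishing alone, and it is natural to ask when the condition for $n=1$ forces the condition for all $n$.

Let $(R,\mathfrak m)$ be a regular local ring of dimension $d$ and $I$ an integrally closed $\mathfrak m$-primary ideal. If $d=1$, every ideal is a power of $\mathfrak m$ and is integrally closed by (V1). If $d=2$, then $I$ is always normal (Corollary~\ref{cor:dimtwo}). If $d=3$, this fails: the monomial ideal $\overline{(x^7,y^3,z^2)}$ has eight minimal generators and is not normal (Section~\ref{sec:sharp}). On the positive side, $I$ is normal when it has few generators. Endo, Goto, Hong and Ulrich proved that $I$ is normal if $\mu(I)\le d+2$, and that over a field of characteristic zero an integrally closed zero-dimensional ideal generated by $d+3$ homogeneous polynomials in the standard graded ring $k[x_1,\dots,x_d]$ is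 normal. Ataka and Matsuoka proved that over an arbitrary field every integrally closed $(x,y,z)$-primary monomial ideal of $k[x,y,z]$ with at most seven minimal generators is normal; the example above shows that seven is sharp for monomial ideals. The following question comes from Matsuoka's paper \cite{Matsuoka}. A \emph{positive weighted grading} of $S=k[x,y,z]$ is a grading in which $\deg x$, $\deg y$, $\deg z$ are positive integers.

\begin{quote}
\emph{Let $k$ be an arbitrary field and let $I$ be an integrally closed $(x,y,z)$-primary ideal of $S=k[x,y,z]$ that is homogeneous for some positive weighted grading. If $\mu(I)\le7$, must $I$ be normal?}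
\end{quote}

The answer is yes, and homogeneity is not needed.

\begin{theorem}\label{thm:main}
Let $(R,\mathfrak m)$ be a regular local ring of dimension $d\ge1$, of any characteristic, equal or mixed, and with any residue field. Let $I$ be an integrally closed $\mathfrak m$-primary ideal with $\mu(I)\le d+4$. Then $I$ is normal.
\end{theorem}

\begin{corollary}\label{cor:answer}
Let $k$ be any field. Every integrally closed $(x,y,z)$-primary ideal $I$ of $k[x,y,z]$ with $\mu(I)\le7$ is normal; in particular, so is every such ideal that is homogeneous for a positive weighted grading.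
\end{corollary}

One case of Theorem~\ref{thm:main} rests on a criterion with no bound on $\mu(I)$.

\begin{theorem}\label{thm:ci}
Let $(R,\mathfrak m)$ be a regular local ring of dimension $d\ge2$ and $I$ an integrally closed $\mathfrak m$-primary ideal such that, for some $\ell\in\mathfrak m$, the ideal $I\cdot(R/\ell R)$ is generated by $d-1$ elements. Then $I$ is normal.
\end{theorem}

\begin{proposition}\label{prop:sharp}
For every $d\ge3$ and every field $k$, the ring $k[x_1,\dots,x_d]_{(x_1,\dots,x_d)}$ has an integrally closed, non-normal ideal, primary to the maximal ideal, with exactly $d+5$ generators.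
\end{proposition}

We make no claim about the Cohen--Macaulay property of Rees algebras.

Why should seven generators suffice without monomials? For an integrally closed ideal the number of generators is a colength. If the residue field is infinite, which one can arrange, then for a general $\ell\in\mathfrak m\setminus\mathfrak m^2$ and $(T,\mathfrak n)=(R/\ell R,\mathfrak m/\ell R)$ one has $\mu(I)=\lambda(T/\mathfrak nIT)$ (Lemma~\ref{lem:mu}). So $I\subseteq\mathfrak m^r$ forces $\mu(I)\ge\lambda(T/\mathfrak n^{r+1})$, which for $d=3$ and $r=2,3$ equals $6$ and $10$. An ideal with at most seven generators in dimension three therefore either contains a regular parameter, and then behaves like an ideal in dimension two, or has order exactly two, and then the bound forces at least two independent binary quadratic forms among the leading forms of $IT$. The eight-generator example has only $z^2$ in degree two. This distinction makes no reference to monomials or gradings, which suggests a positive answer. The doubt comes from characteristic two: a space of binary quadratic forms of dimension two usually contains a form of nonzero discriminant,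 but in characteristic two the space $\langle U^2,V^2\rangle$ does not, and this space does occur (Example~\ref{ex:chartwo}).

The method is to pass from $R$ to the hypersurface $D$ cut out by a generic element $f$ of $I$. The ideal $ID$ stays integrally closed, and normality of $ID$ lifts to $I$ (Section~\ref{sec:generic}). Cutting $d-1$ times leads to a Gorenstein curve, where duality proves Theorem~\ref{thm:ci} (Section~\ref{sec:curve}). Cutting once in dimension three leads to a surface; when a form of nonzero discriminant is available, this surface is a rational double point (Section~\ref{sec:double}), on which integrally closed ideals are normal (Section~\ref{sec:surface}). Section~\ref{sec:main} shows that these cases are exhaustive. We begin with two examples that can be done by hand.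

\section{A non-normal ideal with $d+5$ generators}\label{sec:sharp}

Assign a positive integer weight to each variable of a polynomial ring or power series ring over a field $k$, and let $\nu(h)$ be the least weight of a monomial occurring in $h$. The components of least weight of $h$ and $h'$ have nonzero product, so $\nu(hh')=\nu(h)+\nu(h')$ and $\nu$ is a valuation. By (V1) the ideal generated by the monomials of weight at least $c$, which is $\{h:\nu(h)\ge c\}$, is integrally closed.

\begin{proof}[Proof of Proposition~\ref{prop:sharp}]
Name the variables $x,y,z,w_1,\dots,w_{d-3}$, give them the weights $6,14,21,42,\dots,42$, and let $I=\{h:\nu(h)\ge42\}$ in the polynomial ring $S_d$, whose homogeneous maximal ideal we denote by $\mathfrak m$. Then $I$ is integrally closed, and it is $\mathfrak m$-primary because it contains a power of each variable. A monomial of weight at least $42$ is divisible by some $w_i$ or has the form $x^ay^bz^c$ with $6a+14b+21c\ge42$. For $c=0$ and $b=0,1,2,3$ the least possible $a$ is $7,5,3,0$; for $c=1$ and $b=0,1,2$ it is $4,2,0$; and $z^2$ has weight $42$. So $I$ is generated by $w_1,\dots,w_{d-3}$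 and the following eight monomials.
\[
\begin{array}{c|cccccccc}
\text{monomial}& x^7& x^5y& x^3y^2& y^3& x^4z& x^2yz& y^2z& z^2\\ \hline
\text{weight}& 42&44&46&42&45&47&49&42
\end{array}
\]
None of these $d+5$ monomials divides another, so $\dim_k I/\mathfrak mI=d+5$.

Let $h=x^6y^2z$, of weight $85$. It is integral over $I^2$, since
\[
h^{42}=(x^7)^{36}(y^3)^{28}(z^2)^{21}\in I^{85}\subseteq (I^2)^{42}.
\]
If $h$ were in the monomial ideal $I^2$, a product of two generators would divide $h$. The generators of weight $42$ do not divide $h$, and a product of two of the others has weight at least $88>85$. So $h\notin I^2$.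

Let $R=(S_d)_{\mathfrak m}$. Then $\mu(IR)=\dim_kI/\mathfrak mI=d+5$; the ideal $IR=\{h\in R:\nu(h)\ge42\}$ is integrally closed, since polynomials outside $\mathfrak m$ have value $0$; and $h\in\overline{I^2R}\setminus I^2R$, since $I^2$ is $\mathfrak m$-primary and hence $I^2R\cap S_d=I^2$.
\end{proof}

For $d=3$ this ideal is $\overline{(x^7,y^3,z^2)}$. Indeed, it is integrally closed and contains $x^7,y^3,z^2$, and for a monomial of weight at least $42$ we have $(x^ay^bz^c)^{42}=(x^7)^{6a}(y^3)^{14b}(z^2)^{21c}\in(x^7,y^3,z^2)^{42}$.

\section{The method on a plane cusp}\label{sec:cusp}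

Let $R=k[[x,y]]$ with weights $\nu(x)=3$, $\nu(y)=2$, and let
\[
I=\{h:\nu(h)\ge6\}=(x^2,\,xy^2,\,y^3).
\]
We show that $I^n=\{h:\nu(h)\ge 6n\}$ for all $n\geq 0$, so that $I$ is normal by (V1). The inclusion $\subseteq$ holds because $\nu$ is a valuation.

\emph{Cutting by an element of $I$.} Let $f=x^2-y^3\in I$ and $A=R/fR$. The ring $A$ is free over $k[[y]]$ on $1,x$, so $x\mapsto t^3$, $y\mapsto t^2$ identifies $A$ with $k[[t^2,t^3]]$. Its normalization is $B=k[[t]]=A+tA$.

\emph{On the curve.} We have $IA=(t^6,t^7)A=t^6(A+tA)=t^6B$. So $IA$ is an ideal of $B$, and $I^nA=t^{6n}B$ for all $n\ge1$.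

\emph{Lifting.} Let $n\ge1$ and $\nu(h)\ge6n$. A monomial of weight $\omega$ maps to $t^\omega$, so the image of $h$ lies in $t^{6n}B=I^nA$, and $h=g+fw$ with $g\in I^n$. Then $\nu(fw)\ge6n$ and $\nu(f)=6$, so $\nu(w)\ge6(n-1)$. By induction $w\in I^{n-1}$, and $h\in I^n$.

The general proof has the same three steps, and the example shows what each of them needs.

The lifting step used only that $\nu(f)=\nu(I)$. In general one valuation is replaced by the finitely many Rees valuations of $I$.

The step on the curve looks accidental, but it has a reason. The ideal $\mathfrak a=IA$ is integrally closed, and it is contained in the proper principal ideal $yA$, because $I$ and $f$ have the same image $(x^2)$ in $R/yR$. On a Gorenstein curve these two properties force $\mathfrak a$ to be an ideal of the normalization (Lemma~\ref{lem:curve}). The containment in a principal ideal cannot be dropped: in $k[[t^2,t^5]]=k[[x,y]]/(y^2-x^5)$ the maximal ideal $\mathfrak m_A$ is integrally closed, but $y\notin\mathfrak m_A^2$ is integral over $\mathfrak m_A^2$, because $y^2=x^5\in(\mathfrak m_A^2)^2$.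

Finally, the choice of $f$ matters. Take instead $I=\mathfrak m^2$, the ideal where the $\mathfrak m$-adic order $\nu$ is at least $2$, and $f=y^2-x^5$. Then $\nu(f)=\nu(I)$, but the image of $I$ in $R/fR$ is the ideal $\mathfrak m_A^2$ just shown not to be integrally closed. The defect is that the leading form $y^2$ of $f$ is not reduced. Taking $f$ with indeterminate coefficients removes this defect (Proposition~\ref{prop:special}).

\section{Background}\label{sec:background}

\subsection*{Integral closure}
Besides (V1) and (V2) we use the following facts. Note that \eqref{eq:integral} holds for some $c_j$ if and only if $h^m\in J(J,h)^{m-1}$.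
\begin{enumerate}
\item[(F1)] If $\varphi\colon A\to B$ is a ring map and $J$ an ideal of $A$, then $\varphi(\overline J)\subseteq\overline{JB}$. Integral closure commutes with localization.
\item[(F2)] If $J$ is an $\mathfrak m$-primary ideal of a local ring $(R,\mathfrak m)$, then $\overline{J\hat R}=\overline J\hat R$. In particular $J$ is integrally closed if and only if $J\hat R$ is.
\item[(F3)] (Rees; see \cite[Theorem~10.2.2]{HS}.) Let $I\ne0$ be an $\mathfrak m$-primary ideal of a local domain $(R,\mathfrak m)$. There are $\mathbb Z$-valued valuations $\nu_1,\dots,\nu_r$ of $R$, $r\ge1$, with $\nu_i(I)>0$ and $\overline{I^n}=\{h\in R:\nu_i(h)\ge n\nu_i(I)\text{ for all }i\}$ for all $n\ge0$. We call them \emph{Rees valuations} of $I$.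
\item[(F4)] If $A\subseteq B$ is an integral extension and $\mathfrak b$ an ideal of $A$, then $\overline{\mathfrak bB}\cap A=\overline{\mathfrak b}$ \cite[Proposition~1.6.1]{HS}.
\item[(F5)] In a normal domain, principal ideals are integrally closed: if $h$ is integral over $(g)$, $g\neq0$, divide \eqref{eq:integral} by $g^m$ to see that $h/g$ is integral over the ring.
\end{enumerate}

\begin{proof}[Proof of (F2)]
The inclusion $\supseteq$ is (F1). Let $h\in\overline{J\hat R}$. Since $R/J=\hat R/J\hat R$, we can write $h=h_0+\delta$ with $h_0\in R$ and $\delta\in J\hat R$. Then $h_0$ is integral over $J\hat R$, so $h_0^m\in J(J,h_0)^{m-1}\hat R\cap R=J(J,h_0)^{m-1}$ for some $m$, because ideals of $R$ are contracted from the faithfully flat extension $\hat R$. Thus $h_0\in\overline J$ and $h\in\overline J\hat R$. The last assertion follows by contracting to $R$ again.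
\end{proof}

In (F3), each $\nu_i$ is positive on $\mathfrak m$, since a power of every element of $\mathfrak m$ lies in $I$, and zero on units. Multiplying $\nu_i$ by a positive integer does not affect (F3). We use this to arrange, once and for all, that
\begin{equation}\label{eq:normalize}
\nu_1(I)=\dots=\nu_r(I)=e
\end{equation}
for one integer $e\ge1$.

\subsection*{Excellent rings, Serre's criteria, dimension}
Excellence enters only through the following properties. Fields and complete local rings are excellent, and so are localizations of finitely generated algebras over excellent rings, in particular quotients.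
\begin{enumerate}
\item[(E1)] An excellent ring is universally catenary.
\item[(E2)] The integral closure of a reduced excellent ring in its total quotient ring is a finite module.
\item[(E3)] The completion of an excellent normal local ring is normal.
\end{enumerate}
A Noetherian ring satisfies $R_i$ if its localizations at primes of height at most $i$ are regular, and $S_i$ if $\operatorname{depth}A_{\mathfrak p}\ge\min(i,\operatorname{ht}\mathfrak p)$ for all primes $\mathfrak p$. A ring is reduced if and only if it satisfies $R_0$ and $S_1$, and normal if and only if it satisfies $R_1$ and $S_2$; Cohen--Macaulay rings satisfy every $S_i$; a normal local ring is a domain. Finally, let $A\subseteq B$ be domains with $A$ Noetherian and $B$ finitely generated over $A$, let $\mathfrak P$ be a prime of $B$, and let $\mathfrak p=\mathfrak P\cap A$. Then, with $\kappa(\cdot)$ denoting residue fields,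
\begin{equation}\label{eq:dim}
\operatorname{ht}\mathfrak P+\operatorname{trdeg}_{\kappa(\mathfrak p)}\kappa(\mathfrak P)\le\operatorname{ht}\mathfrak p+\operatorname{trdeg}_AB ,
\end{equation}
with equality if $A$ is universally catenary.

\subsection*{Adjoining indeterminates}
For a local ring $(R,\mathfrak m,k)$ and a finite set $Z$ of indeterminates put $R(Z)=R[Z]_{\mathfrak mR[Z]}$. This is a faithfully flat local extension of the same dimension, with maximal ideal $\mathfrak mR(Z)$ and residue field $k(Z)$. It is a domain, normal, Cohen--Macaulay, regular or excellent if $R$ is. For an ideal $J$ we have $JR(Z)/\mathfrak mJR(Z)=(J/\mathfrak mJ)\otimes_kk(Z)$, so $\mu(JR(Z))=\mu(J)$, and $(R/J)(Z)=R(Z)/JR(Z)$. Also $R(Z)(Z')=R(Z,Z')$, since both are localizations of $R[Z,Z']$ at the kernel of the map to $k(Z,Z')$.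

\section{Generic hypersurface sections}\label{sec:generic}

Throughout this section $(R,\mathfrak m,k)$ is an excellent normal local domain of dimension $d\ge1$, $I=(a_1,\dots,a_n)$ is an $\mathfrak m$-primary ideal, and $\nu_1,\dots,\nu_r$ are Rees valuations of $I$ normalized as in \eqref{eq:normalize}. For $s\in\mathbb Z$ put
\[
I_s=\{h\in R:\nu_i(h)\ge s\text{ for all }i\}.
\]
Then $I_s=R$ for $s\le0$, $I_1=\mathfrak m$, $I_sI_{s'}\subseteq I_{s+s'}$, and $I_{ne}=\overline{I^n}$ for $n\ge0$.

A valuation $\nu$ of $R$ extends to $R[Z]$ by letting $\nu'(p)$ be the least value of a coefficient of $p$; this \emph{Gauss extension} is a valuation by Gauss's lemma over the valuation ring of $\nu$. A polynomial outside $\mathfrak mR[Z]$ has a unit coefficient, so $\nu_i'$ vanishes on it, and $\nu'_i$ is a valuation of $R(Z)$.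

\begin{lemma}\label{lem:extend}
Let $Z$ be a finite set of indeterminates, $R'=R(Z)$, $I'=IR'$, and $F_s=\{h\in R':\nu_i'(h)\ge s\text{ for all }i\}$. Then $F_s=I_sR'$ for all $s$, and $\overline{I'^n}=F_{ne}=\overline{I^n}R'$ for $n\ge0$. Hence $I^n$ is integrally closed if and only if $I'^n$ is.
\end{lemma}

\begin{proof}
Write $h=p/q$ with $q\notin\mathfrak mR[Z]$. Then $\nu_i'(h)=\nu_i'(p)$, so $h\in F_s$ if and only if all coefficients of $p$ lie in $I_s$. This gives $F_s=I_sR'$. The ideal $F_{ne}$ contains $I'^n$ and is integrally closed by (V1), so $\overline{I'^n}\subseteq F_{ne}=\overline{I^n}R'\subseteq\overline{I'^n}$, the last inclusion by (F1). By faithful flatness, $I^nR'=\overline{I^n}R'$ if and only if $I^n=\overline{I^n}$.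
\end{proof}

From now on $Z=(Z_1,\dots,Z_n)$, one indeterminate for each generator, and
\[
R'=R(Z),\qquad k'=k(Z),\qquad I'=IR',\qquad f=\sum_{j=1}^nZ_ja_j\in I',\qquad D=R'/fR'.
\]
We call $D$ the \emph{generic section} of $R$ with respect to $a_1,\dots,a_n$. Its residue field $k'$ is infinite. The element $f$ has two properties that no special element of $I$ is guaranteed to have. First, $\nu_i'(f)=\min_j\nu_i(a_j)=e$ for all $i$, so
\begin{equation}\label{eq:colon}
fw\in F_s\iff w\in F_{s-e}.
\end{equation}
Second, where $a_j$ is invertible the equation $f=0$ can be solved for $Z_j$: for any ring $C$ and $\alpha_1,\dots,\alpha_n\in C$,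
\begin{equation}\label{eq:solve}
C_{\alpha_j}[Z]\big/\big(\textstyle\sum_lZ_l\alpha_l\big)\cong C_{\alpha_j}[Z_l:l\ne j].
\end{equation}
The first property gives the lifting step of Section~\ref{sec:cusp}.

\begin{lemma}[Lifting]\label{lem:lift}
If all powers of $ID$ are integrally closed in $D$, then $I$ is normal.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:extend} it suffices to show $F_{ne}=I'^n$, and we induct on $n$, the case $n=0$ being trivial. Let $n\ge1$ and $h\in F_{ne}=\overline{I'^n}$. By (F1) the image of $h$ lies in $\overline{I^nD}=I^nD$, so $h=g+fw$ with $g\in I'^n$. Then $fw=h-g\in F_{ne}$, so $w\in F_{(n-1)e}=I'^{\,n-1}$ by \eqref{eq:colon} and induction. Hence $h\in I'^n$.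
\end{proof}

The second property shows that $D$ acquires no new singularities.

\begin{lemma}\label{lem:bertini}
Suppose that $d\ge2$ and that $R$ is Cohen--Macaulay and regular at all nonmaximal primes. Then $D$ is excellent, Cohen--Macaulay of dimension $d-1$, and regular at all nonmaximal primes. If $d\ge3$, then $D$ is a normal domain; if $d=2$, then $D$ is reduced.
\end{lemma}

\begin{proof}
The element $f\ne0$ of the Cohen--Macaulay local domain $R'$ is a nonzerodivisor in the maximal ideal, so $D$ is Cohen--Macaulay of dimension $d-1$; it is excellent as a quotient of $R'$. Let $\mathfrak q\ni f$ be a nonmaximal prime of $R'$. Since $I'$ is primary to the maximal ideal, some $a_j\notin\mathfrak q$, and by \eqref{eq:solve} the ring $D_{\mathfrak q}$ is a localization of $R_{a_j}[Z_l:l\ne j]$. The ring $R_{a_j}$ is regular because its primes are nonmaximal primes of $R$, so $D_{\mathfrak q}$ is regular. If $d\ge3$, primes of $D$ of height at most one are nonmaximal, so $D$ satisfies $R_1$ and $S_2$. If $d=2$, minimal primes of $D$ are nonmaximal, so $D$ satisfies $R_0$ and $S_1$.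
\end{proof}

The main point of this section is that $ID$ remains integrally closed. The difficulty is that an equation of integral dependence in $D$ says nothing directly about the valuations $\nu_i'$, which live on $R'$. We therefore pass to leading forms. The graded ring $\bigoplus_n\overline{I^n}/\overline{I^{n+1}}$ is too coarse, because it has nilpotents: already its degree zero part is $R/\overline I$. The finer filtration $I_s$ has a reduced associated graded ring. For $I=\mathfrak m^2\subset k[[x,y]]$, with $\nu$ the order and $e=2$, it is the polynomial ring $\bigoplus_s\mathfrak m^s/\mathfrak m^{s+1}$.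

\begin{proposition}[Specialization]\label{prop:special}
If $d\ge2$ and $I$ is integrally closed, then $ID$ is integrally closed in $D$.
\end{proposition}

\begin{proof}
Put
\[
G=\bigoplus_{s\ge0}I_s/I_{s+1},\qquad G'=\bigoplus_{s\ge0}F_s/F_{s+1}.
\]
Since $\mathfrak mI_s=I_1I_s\subseteq I_{s+1}$, the ring $G$ is a graded algebra over $G_0=k$, and by flatness and Lemma~\ref{lem:extend}, $G'=G\otimes_kk'$. Let $a_j^*\in G_e$ be the class of $a_j$ and $f^*=\sum_jZ_ja_j^*\in G'_e$ the class of $f$.

\emph{Step 1: $G$ and $G'$ are reduced, and $f^*$ is a nonzerodivisor on $G'$.} The nilradical of a graded ring and the annihilator of a homogeneous element are homogeneous ideals, so it suffices to test homogeneous elements. If $h\in I_s\setminus I_{s+1}$, then $\nu_i(h)=s$ for some $i$, so $\nu_i(h^m)=ms$ and $h^m\notin I_{ms+1}$. The same argument with $\nu'_i$ applies to $G'$. If $h\in F_s$ and $fh\in F_{s+e+1}$, then $h\in F_{s+1}$ by \eqref{eq:colon}.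

\emph{Step 2: $G'$ is a finite module over $k'[a_1^*,\dots,a_n^*]$.} Let $\tau$ be an indeterminate and $\mathcal R=R'[I'\tau^e]$, an excellent domain. If $h\in F_{ne}=\overline{I'^n}$, multiplying \eqref{eq:integral} by $\tau^{nem}$ shows that $h\tau^{ne}$ is integral over $\mathcal R$. So $\mathcal E=\bigoplus_{n\ge0}F_{ne}\tau^{ne}$ lies in the normalization of $\mathcal R$ and is a finite $\mathcal R$-module by (E2). For $0\le\rho<e$ the module $M_\rho=\bigoplus_{n\ge0}F_{ne+\rho}\tau^{ne}$ is an ideal of the Noetherian ring $\mathcal E$. Hence $\bigoplus_{s\ge0}F_s\tau^s=\bigoplus_\rho M_\rho\tau^\rho$ is finite over $\mathcal R$, and so is its quotient $G'$. The image of $\mathcal R$ in $G'$ is $k'[a_1^*,\dots,a_n^*]$.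

\emph{Step 3: $\dim G'/\mathfrak p=d$ for every minimal prime $\mathfrak p$ of $G'$.} The domain $\mathcal B=\bigoplus_{s\in\mathbb Z}F_s\tau^s$ is obtained from $\bigoplus_{s\ge0}F_s\tau^s$ by adjoining $\tau^{-1}$, so it is a finitely generated $R'$-algebra, of transcendence degree one. In degree $s$ the ideal $\tau^{-1}\mathcal B$ is $F_{s+1}\tau^s$, so $\mathcal B/\tau^{-1}\mathcal B=G'$. Let $\mathfrak P$ be the preimage of $\mathfrak p$. It is minimal over $\tau^{-1}\mathcal B$, hence of height one, and $\mathfrak P\cap R'\supseteq F_1=\mathfrak mR'$. By (E1), equality holds in \eqref{eq:dim}: $1+\operatorname{trdeg}_{k'}\kappa(\mathfrak P)=d+1$. Since $G'/\mathfrak p=\mathcal B/\mathfrak P$ is a finitely generated $k'$-domain, its dimension is this transcendence degree.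

\emph{Step 4: if $\eta\in G'_s$ with $s<e$ and $\eta^m\in f^*G'$ for some $m$, then $\eta=0$.} By \eqref{eq:solve} the ring $G'/f^*G'$ is reduced away from the vertex of the cone $\operatorname{Spec}G'$, so $\eta/f^*$ is a function on the punctured cone of negative degree, and a cone of dimension at least two carries no such function. Here are the details.

The ring $G'$ is a localization of $G[Z]$, so by \eqref{eq:solve} the ring $(G'/f^*G')_{a_j^*}$ is a localization of $G_{a_j^*}[Z_l:l\ne j]$, which is reduced by Step~1. The image of $\eta$ there is nilpotent, hence zero. So there is $M$ with $(a_j^*)^M\eta\in f^*G'$ for all $j$. Suppose $\eta\ne0$. As $G'$ is reduced, some minimal prime $\mathfrak p$ does not contain $\eta$; it is homogeneous, and it does not contain the nonzerodivisor $f^*$. Let $\Gamma=G'/\mathfrak p$, a graded domain, let $\alpha_j$ be the image of $a_j^*$, and let $\sigma\neq0$ be the image of $\eta/f^*$ in the localization $\Gamma_{\mathrm h}$ of $\Gamma$ at all nonzero homogeneous elements. The ring $\Gamma_{\mathrm h}$ is a $\mathbb Z$-graded domain, $\sigma$ is homogeneous of degree $s-e<0$, and $\alpha_j^M\sigma\in\Gamma$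 for all $j$.

By Steps 2 and 3, $\Gamma$ is finite over $k'[\alpha_1,\dots,\alpha_n]$, which has dimension $d$. By graded Noether normalization, $\Gamma$ is finite over a polynomial ring $\Lambda=k'[b_1,\dots,b_d]\subseteq k'[\alpha_1,\dots,\alpha_n]$ with $b_i$ homogeneous of positive degree. Each $b_i$ lies in the ideal $(\alpha_1,\dots,\alpha_n)$, so a power of $b_i$ lies in $(\alpha_1^M,\dots,\alpha_n^M)$ and $\sigma\in\Gamma_{b_i}$. Now we use $d\ge2$. The element $\sigma$ is integral over both normal domains $\Lambda_{b_1}$ and $\Lambda_{b_2}$, so its minimal polynomial over $\operatorname{Frac}\Lambda$ has coefficients in $\Lambda_{b_1}\cap\Lambda_{b_2}=\Lambda$. Thus $\sigma^N+\gamma_1\sigma^{N-1}+\dots+\gamma_N=0$ with $\gamma_j\in\Lambda$ and $N\ge1$. Take the component of degree $N(s-e)$: it involves only the components of $\gamma_j$ of degree $j(s-e)<0$, which vanish. So $\sigma^N=0$, a contradiction.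

\emph{Step 5: conclusion.} Let $h\in R'$ have image integral over $ID$, so that
\[
h^m+c_1h^{m-1}+\dots+c_m=fw,\qquad c_j\in I'^j,\ w\in R'.
\]
Since $I$ is integrally closed, $I'=F_e$ by Lemma~\ref{lem:extend}. Suppose $h\notin F_e$. Let $s$ be maximal with $h\in F_s$, so $0\le s<e$, and let $\eta\ne0$ be the class of $h$ in $G'_s$. For $j\ge1$ we have $c_jh^{m-j}\in F_{je+(m-j)s}\subseteq F_{ms+1}$, because $j(e-s)\ge1$. So $h^m\equiv fw$ modulo $F_{ms+1}$, and $fw\in F_{ms}$. If $ms\ge e$, then $w\in F_{ms-e}$ by \eqref{eq:colon} and $\eta^m$ is $f^*$ times the class of $w$ in $G'_{ms-e}$. If $ms<e$, then $fw\in F_e\subseteq F_{ms+1}$ and $\eta^m=0$. In both cases $\eta^m\in f^*G'$, and Step~4 gives $\eta=0$, a contradiction. Hence $h\in I'$.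
\end{proof}

\begin{remark}
The hypothesis $d\ge2$ is needed. If $R$ is a discrete valuation ring with uniformizer $\pi$ and $I=(\pi^2)$, then $D=R'/\pi^2R'$ and $ID=0$, while $\pi\neq0$ is nilpotent in $D$ and hence integral over $0$.
\end{remark}

When $I$ contains a regular parameter, cutting lowers $d$ and $\mu(I)$ by one and preserves regularity. This is why the bounds in Theorem~\ref{thm:main} and Proposition~\ref{prop:sharp} have the form $d+\text{constant}$.

\begin{lemma}\label{lem:orderone}
Suppose that $R$ is regular, $d\ge2$, $I$ is integrally closed, $I\not\subseteq\mathfrak m^2$, and $a_1,\dots,a_n$ are minimal generators of $I$. Then $D$ is a regular local ring of dimension $d-1$, the ideal $ID$ is integrally closed and primary to the maximal ideal, $\mu(ID)=\mu(I)-1$, and $I$ is normal if $ID$ is.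
\end{lemma}

\begin{proof}
Some $a_j$ is not in $\mathfrak m^2$, so the class of $f$ in $(\mathfrak m/\mathfrak m^2)\otimes_kk'$ is nonzero and $D$ is regular of dimension $d-1$. The classes of the $a_j$ form a basis of $I/\mathfrak mI$, so the class of $f$ in $I'/\mathfrak mI'$ is nonzero, and $ID=I'/fR'$ has $\mu(ID)=\dim_{k'}I'/(\mathfrak mI'+fR')=n-1$. The rest is Proposition~\ref{prop:special} and Lemma~\ref{lem:lift}.
\end{proof}

\section{Gorenstein curves and the proof of Theorem~\ref{thm:ci}}\label{sec:curve}

Let $(A,\mathfrak m_A)$ be a reduced excellent local ring of dimension one, $K$ its total quotient ring, and $B$ the integral closure of $A$ in $K$. By (E2), $B$ is a finite $A$-module. It is the product of the normalizations of the domains $A/\mathfrak p$, $\mathfrak p$ minimal; each of these is a semilocal Dedekind domain, hence a principal ideal domain. So an ideal of $B$ that contains a nonzerodivisor is generated by a nonzerodivisor, and it is integrally closed by (F5) applied to each factor. With (F4) we obtain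
\begin{equation}\label{eq:curveclosure}
\overline{\mathfrak b}=\mathfrak bB\cap A
\end{equation}
for every ideal $\mathfrak b$ of $A$ that contains a nonzerodivisor.

A \emph{fractional ideal} is a finitely generated $A$-submodule $F\subseteq K$ that contains a unit of $K$. Sums and intersections of two fractional ideals are fractional ideals, and so is $F^{-1}=\{\theta\in K:\theta F\subseteq A\}\cong\operatorname{Hom}_A(F,A)$. The \emph{conductor} $\mathfrak c=B^{-1}$ is an ideal of both $A$ and $B$, so $\mathfrak c=cB$ for a nonzerodivisor $c$. If $A$ is Gorenstein, then $(F^{-1})^{-1}=F$: a fractional ideal is a maximal Cohen--Macaulay module, and such modules are reflexive over a Gorenstein local ring. From the definition, $(F_1^{-1}+F_2^{-1})^{-1}=(F_1^{-1})^{-1}\cap(F_2^{-1})^{-1}=F_1\cap F_2$, and inverting once more gives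
\begin{equation}\label{eq:dual}
(F_1\cap F_2)^{-1}=F_1^{-1}+F_2^{-1}.
\end{equation}
By \eqref{eq:curveclosure} an integrally closed ideal is an intersection, and \eqref{eq:dual} turns it into a sum, which is easier to test against a single element.

\begin{lemma}\label{lem:curve}
Let $A$ be a reduced excellent Gorenstein local ring of dimension one and $\mathfrak a$ an integrally closed $\mathfrak m_A$-primary ideal with $\mathfrak a\subseteq\ell A$ for some $\ell\in\mathfrak m_A$. Then $\mathfrak a$ is an ideal of $B$, and $\mathfrak a$ is normal.
\end{lemma}

\begin{proof}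
Since $A$ has depth one, $\mathfrak a$ contains a nonzerodivisor; it is a multiple of $\ell$, so $\ell$ is a nonzerodivisor. Write $\mathfrak aB=gB$. By \eqref{eq:curveclosure}, $\mathfrak a=gB\cap A$, and by \eqref{eq:dual},
\[
\mathfrak a^{-1}=(gB)^{-1}+A=g^{-1}cB+A .
\]
The containment $\mathfrak a\subseteq\ell A$ says that $\ell^{-1}\in\mathfrak a^{-1}$, so $\ell^{-1}=g^{-1}c\beta+\alpha$ with $\beta\in B$ and $\alpha\in A$. Hence $1-\ell\alpha=\ell g^{-1}c\beta$. The left side is a unit of $A$ because $\ell\in\mathfrak m_A$, so $g=c\ell\beta(1-\ell\alpha)^{-1}\in cB=\mathfrak c$. Therefore $gB\subseteq\mathfrak c\subseteq A$ and $\mathfrak a=gB$. For $n\ge1$ we get $\mathfrak a^n=g^nB=\mathfrak a^nB\cap A=\overline{\mathfrak a^n}$.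
\end{proof}

For the cusp of Section~\ref{sec:cusp}, $g=t^6$, $c=t^2$, $\ell=t^2$, and $\mathfrak a^{-1}=t^{-4}B$.

\begin{proof}[Proof of Theorem~\ref{thm:ci}]
By (F2), applied to all powers of $I$, we may replace $R$ by $\hat R$; the hypothesis on $\ell$ persists. So $R$ is excellent. Write $I=(a_1,\dots,a_n)$, put $R_0=R$, and for $i=1,\dots,d-1$ let $R_i$ be the generic section of $R_{i-1}$ with respect to the images of $a_1,\dots,a_n$, formed with new indeterminates $Z_{i1},\dots,Z_{in}$ and $f_i=\sum_jZ_{ij}a_j$. By Lemma~\ref{lem:bertini} and induction, for $i\le d-2$ the ring $R_i$ is an excellent Cohen--Macaulay normal domain of dimension $d-i\geq 2$ that is regular at nonmaximal primes, so the construction can be continued, and $A=R_{d-1}$ is a reduced excellent local ring of dimension one. By Proposition~\ref{prop:special}, applied to $R_0,\dots,R_{d-2}$ in turn, $\mathfrak a=IA$ is integrally closed; it is $\mathfrak m_A$-primary.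

\emph{$A$ is Gorenstein.} Let $Z=(Z_{ij})$ and $R''=R(Z)$, a regular local ring of dimension $d$. Adjoining indeterminates commutes with quotients and can be iterated, so $A=R''/(f_1,\dots,f_{d-1})$. As $\dim A=1$, the $f_i$ form a regular sequence, and a quotient of a regular local ring by a regular sequence is Gorenstein.

\emph{$\mathfrak a\subseteq\ell A$.} This is where the hypothesis enters. Let $T=R/\ell R$, with maximal ideal $\mathfrak n$, and $\delta=\dim_kIT/\mathfrak nIT\le d-1$. Express the classes of $a_1,\dots,a_n$ in a basis of $IT/\mathfrak nIT$ by an $n\times\delta$ matrix $C$ over $k$; it has rank $\delta$ because these classes span. The classes of $f_1,\dots,f_{d-1}$ in $(IT/\mathfrak nIT)\otimes_kk(Z)$ are the rows of $ZC$. The determinant of the first $\delta$ rows is a polynomial in the $Z_{ij}$ that equals $1$ when the first $\delta$ rows of $Z$ are specialized to a left inverse of $C$, so it is nonzero. By Nakayama's lemma the $f_i$ generate $IT(Z)=I(R''/\ell R'')$, that is, $IR''\subseteq(f_1,\dots,f_{d-1})+\ell R''$. Hence $\mathfrak a\subseteq\ell A$.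

By Lemma~\ref{lem:curve}, all powers of $IR_{d-1}$ are integrally closed. Lemma~\ref{lem:lift}, applied to $R_{d-2},\dots,R_0$ in turn, shows that $I$ is normal.
\end{proof}

\begin{corollary}\label{cor:dimtwo}
Every integrally closed $\mathfrak m$-primary ideal of a two-dimensional regular local ring $(R,\mathfrak m)$ is normal.
\end{corollary}

\begin{proof}
For $\ell\in\mathfrak m\setminus\mathfrak m^2$ the ring $R/\ell R$ is a discrete valuation ring, so $I\cdot(R/\ell R)$ is principal.
\end{proof}

\section{Surfaces with a rational resolution}\label{sec:surface}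

Let $(D,\mathfrak m_D,\kappa)$ be a two-dimensional normal local domain. A \emph{rational resolution} of $D$ is a projective birational morphism $X\to\operatorname{Spec}D$ with $X$ regular and integral and $H^1(X,\mathcal O_X)=0$. The following is a case of a theorem of Lipman \cite[Theorem~7.1]{Lipman}; we include a proof.

\begin{proposition}\label{prop:lipman}
Let $D$ be a two-dimensional normal local domain with infinite residue field that has a rational resolution. Then every integrally closed $\mathfrak m_D$-primary ideal $J$ of $D$ is normal.
\end{proposition}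

The plan is to blow up further until $J$ generates an invertible sheaf $\mathcal L$. Then $\overline{J^n}=H^0(\mathcal L^n)$, and normality becomes the surjectivity of a multiplication map on global sections, whose obstruction lies in an $H^1$ that vanishes. We first collect the cohomological facts.

\begin{lemma}\label{lem:vanish}
Let $D$ be a two-dimensional normal local domain and $X\to\operatorname{Spec}D$ a projective birational morphism with $X$ integral.
\begin{enumerate}
\item[(a)] All fibers have dimension at most one. The local rings of $X$ have dimension at most two, with equality only at closed points over $\mathfrak m_D$.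
\item[(b)] $H^0(X,\mathcal O_X)=D$, and $H^i(X,\mathcal F)=0$ for $i\ge2$ and $\mathcal F$ coherent.
\item[(c)] If $H^1(X,\mathcal O_X)=0$ and $\mathcal F$ is a quotient of $\mathcal O_X^N$, then $H^1(X,\mathcal F)=0$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Let $\mathfrak q$ be a prime of height at most one. Then $D_{\mathfrak q}$ is a valuation ring, so by the valuative criterion of properness the base change of $X$ to $D_{\mathfrak q}$ has a section; a section is a closed immersion, and its image contains the generic point of an integral scheme, so it is an isomorphism. For a point $\xi$ over $\mathfrak m_D$, inequality \eqref{eq:dim} gives $\dim\mathcal O_{X,\xi}+\operatorname{trdeg}_\kappa\kappa(\xi)\le2$, and $\dim\mathcal O_{X,\xi}\ge1$ because $\xi$ is not the generic point. Both assertions follow.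

(b) The ring $H^0(X,\mathcal O_X)$ is a finite $D$-module inside $\operatorname{Frac}D$, and $D$ is normal. The higher direct images of a coherent sheaf under a proper morphism vanish in degrees above the maximal fiber dimension.

(c) If $\mathcal K$ is the kernel of $\mathcal O_X^N\to\mathcal F$, then $H^1(\mathcal O_X^N)\to H^1(\mathcal F)\to H^2(\mathcal K)$ is exact with outer terms zero.
\end{proof}

Next we need to know that blowing up a point preserves the vanishing of $H^1$ and makes measurable progress toward invertibility.

\begin{lemma}\label{lem:blowup}
Let $(A,\mathfrak n)$ be a two-dimensional regular local ring and $Y$ the blowup of $\operatorname{Spec}A$ at $\mathfrak n$, with exceptional curve $E\cong\mathbb P^1_{A/\mathfrak n}$. Put $\mathcal O_Y(r)=\mathfrak n^r\mathcal O_Y$.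
\begin{enumerate}
\item[(a)] $Y$ is regular, $H^1(Y,\mathcal O_Y)=0$, and $H^0(Y,\mathcal O_Y(r))=\mathfrak n^r$ for $r\ge0$.
\item[(b)] Let $\mathfrak b$ be an $\mathfrak n$-primary ideal and $r\ge1$ its order, the largest integer with $\mathfrak b\subseteq\mathfrak n^r$. Then $\mathfrak b\mathcal O_Y=\mathfrak b_1\cdot\mathcal O_Y(r)$ for an ideal sheaf $\mathfrak b_1$ such that $\mathcal O_Y/\mathfrak b_1$ is supported at finitely many closed points, and $\sum_\xi\lambda(\mathcal O_{Y,\xi}/\mathfrak b_{1,\xi})<\lambda(A/\mathfrak b)$.
\end{enumerate}
\end{lemma}

\begin{proof}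
(a) Off $E$, $Y$ is isomorphic to an open subset of $\operatorname{Spec}A$, and along $E$ it is regular because $E$ is a regular Cartier divisor. In the sequences $0\to\mathcal O_Y(r+1)\to\mathcal O_Y(r)\to\mathcal O_E(r)\to0$ we have $H^1(\mathcal O_E(r))=0$ for $r\ge0$, and $H^1(\mathcal O_Y(r))=0$ for $r\gg0$ by Serre vanishing. Descending induction gives $H^1(\mathcal O_Y)=0$. Write $\mathfrak n=(u,v)$. On the chart $A[v/u]$ the curve $E$ is cut out by $u$, and an element $a\in A$ of order $s$ equals $u^s(a/u^s)$, where $a/u^s$ restricts to the dehomogenized leading form of $a$, which is nonzero on $E$. So the order of vanishing along $E$ is the $\mathfrak n$-adic order. A section of $\mathcal O_Y(r)$ lies in $H^0(\mathcal O_Y)=A$ and vanishes to order at least $r$ along $E$, so it lies in $\mathfrak n^r$.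

(b) As $\mathfrak b\mathcal O_Y\subseteq\mathcal O_Y(r)$ and $\mathcal O_Y(r)$ is invertible, $\mathfrak b_1$ exists. It is the unit ideal off $E$, since $\mathfrak b$ is $\mathfrak n$-primary, and at the generic point of $E$, since $\mathfrak b$ contains an element of order $r$. So $\mathcal O_Y/\mathfrak b_1$ has finite support, and $\mathcal O_Y(r)/\mathfrak b\mathcal O_Y\cong\mathcal O_Y/\mathfrak b_1$. By (a) and Lemma~\ref{lem:vanish}(c), $H^1(\mathfrak b\mathcal O_Y)=0$, so $H^0(\mathcal O_Y/\mathfrak b_1)\cong\mathfrak n^r/H^0(\mathfrak b\mathcal O_Y)$. Each residue field $\kappa(\xi)$ has length at least one over $A$, and $\mathfrak b\subseteq H^0(\mathfrak b\mathcal O_Y)$. Hence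
\[
\sum_\xi\lambda(\mathcal O_{Y,\xi}/\mathfrak b_{1,\xi})\le\lambda_A\big(\mathfrak n^r/H^0(\mathfrak b\mathcal O_Y)\big)\le\lambda(\mathfrak n^r/\mathfrak b)<\lambda(A/\mathfrak b),
\]
where the last inequality uses $r\ge1$.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:lipman}]
Let $X$ be a rational resolution.

\emph{Making $J$ invertible.} Since $X$ is regular, its local rings are factorial. Removing from $J\mathcal O_X$ the greatest common divisor of its local generators, we write $J\mathcal O_X=\mathcal M\cdot\mathfrak J$ with $\mathcal M$ an invertible ideal sheaf and $\mathfrak J$ an ideal sheaf that is the unit ideal at all points of codimension at most one. By Lemma~\ref{lem:vanish}(a) the support of $\mathcal O_X/\mathfrak J$ is a closed set consisting of closed points with two-dimensional local rings, so it is finite. Let $\lambda(X)$ be the sum of the lengths of the stalks of $\mathcal O_X/\mathfrak J$. If $\lambda(X)>0$, let $\pi\colon X_1\to X$ be the blowup of a point $\xi$ of the support. It is an isomorphism off $\xi$, and its base change to $A=\mathcal O_{X,\xi}$ is the scheme $Y$ of Lemma~\ref{lem:blowup}.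 So $X_1$ is regular, integral, projective and birational over $D$; $\pi_*\mathcal O_{X_1}=\mathcal O_X$ and $R^1\pi_*\mathcal O_{X_1}=0$; and $\lambda(X_1)<\lambda(X)$ by part (b) for $\mathfrak b=\mathfrak J_\xi$. The Leray sequence
\begin{equation}\label{eq:leray}
0\to H^1(X,\pi_*\mathcal O_{X_1})\to H^1(X_1,\mathcal O_{X_1})\to H^0(X,R^1\pi_*\mathcal O_{X_1})
\end{equation}
shows that $X_1$ is again a rational resolution. After finitely many steps we may assume that $\mathcal L=J\mathcal O_X$ is invertible.

\emph{$H^0(X,\mathcal L^n)=\overline{J^n}$ for $n\ge0$.} An element of $\overline{J^n}$ is integral over the principal ideal $\mathcal L_\xi^n$ of the normal domain $\mathcal O_{X,\xi}$ for each $\xi$, so it lies in $\mathcal L^n_\xi$ by (F5). Conversely, let $h\in H^0(\mathcal L^n)\subseteq H^0(\mathcal O_X)=D$, and let $\mathcal V\supseteq D$ be a valuation ring of $\operatorname{Frac}D$. By properness $\mathcal V$ contains some $\mathcal O_{X,\xi}$, so $h\in J^n\mathcal O_{X,\xi}\subseteq J^n\mathcal V$. By (V2), $h\in\overline{J^n}$.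

\emph{Two elements of $J$ generate $\mathcal L$.} Let $C$ be the fiber over $\mathfrak m_D$. For $\xi\in C$ the elements of $J$ whose image in $\mathcal L_\xi\otimes\kappa(\xi)$ is zero form the preimage of a proper $\kappa$-subspace of $J/\mathfrak m_DJ$, because $J$ generates $\mathcal L$. A vector space over the infinite field $\kappa$ is not a finite union of proper subspaces. So there is $a\in J$ that does not vanish at any generic point of $C$. As $\dim C\le1$, the zeros of $a$ on $C$ are finitely many points, and there is $b\in J$ that vanishes at none of them. The locus where $a,b$ fail to generate $\mathcal L$ is closed and misses $C$; its image in $\operatorname{Spec}D$ is closed and misses $\mathfrak m_D$, so the locus is empty.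

\emph{Conclusion.} The Koszul sequence $0\to\mathcal L^{-1}\to\mathcal O_X^2\xrightarrow{(a,b)}\mathcal L\to0$ is exact. Tensor it with $\mathcal L^n$, $n\ge1$. The sheaf $\mathcal L^{n-1}$ is generated by $J^{n-1}$, so $H^1(\mathcal L^{n-1})=0$ by Lemma~\ref{lem:vanish}(c). Hence $H^0(\mathcal L^{n+1})=aH^0(\mathcal L^n)+bH^0(\mathcal L^n)$, that is, $\overline{J^{n+1}}=(a,b)\overline{J^n}\subseteq J\,\overline{J^n}$ for $n\ge1$. Starting from $\overline J=J$, induction gives $\overline{J^n}=J^n$ for all $n\ge1$.
\end{proof}

\section{Nondegenerate double points}\label{sec:double}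

A binary quadratic form $\alpha U^2+\beta UV+\gamma V^2$ over a field is \emph{nondegenerate} if its discriminant $\beta^2-4\alpha\gamma$ is nonzero. An invertible linear change of variables multiplies the discriminant by the square of the determinant, so the notion makes sense for elements of $\mathfrak n^2/\mathfrak n^3$, where $(T,\mathfrak n)$ is a two-dimensional regular local ring. In characteristic two it means $\beta\ne0$. What we use is that the partial derivatives $2\alpha U+\beta V$ and $\beta U+2\gamma V$ have determinant $4\alpha\gamma-\beta^2$, in every characteristic.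

The model is $f=uv+\ell^p$. Substituting $u=u'\ell$, $v=v'\ell$ and dividing by $\ell^2$ gives $u'v'+\ell^{p-2}$, so blowing up lowers $p$ by two. To run this induction in general, without a coefficient field and without splitting the form, we first complete the square $\ell$-adically.

\begin{lemma}\label{lem:normalform}
Let $(R,\mathfrak m)$ be a complete three-dimensional regular local ring, $\ell\in\mathfrak m\setminus\mathfrak m^2$, and $(T,\mathfrak n)=(R/\ell R,\mathfrak m/\ell R)$. Let $f\in\mathfrak m^2$ have nondegenerate image in $\mathfrak n^2/\mathfrak n^3$, and suppose that $R/fR$ is normal. Then there are a regular system of parameters $u,v,\ell$, elements $\alpha,\beta,\gamma\in R$ with $\beta^2-4\alpha\gamma$ a unit, a unit $\varepsilon$ and an integer $p\ge2$ such that $f=\alpha u^2+\beta uv+\gamma v^2+\varepsilon\ell^p$.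
\end{lemma}

\begin{proof}
Choose $u_1,v_1$ with $\mathfrak m=(u_1,v_1,\ell)$. The ideal $\mathfrak n^2$ is generated by the images of $u_1^2,u_1v_1,v_1^2$, so there are $\alpha,\beta,\gamma,\rho_1\in R$ with $f=N(u_1,v_1)+\ell\rho_1$, where $N(u,v)=\alpha u^2+\beta uv+\gamma v^2$. The residues of $\alpha,\beta,\gamma$ are the coefficients of the image of $f$ in $\mathfrak n^2/\mathfrak n^3$, so $\beta^2-4\alpha\gamma$ is a unit. Also $\ell\rho_1\in\mathfrak m^2$, so $\rho_1\in\mathfrak m$. We keep $\alpha,\beta,\gamma$ fixed.

Suppose that $f=N(u_j,v_j)+\ell^j\rho_j$ with $\mathfrak m=(u_j,v_j,\ell)$ and $j\ge1$. If $\rho_j$ is a unit, then $j\ge2$ and we are done. Otherwise write $\rho_j=r_0\ell+r_1u_j+r_2v_j$ and solve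
\[
2\alpha s+\beta t=-\ell^jr_1,\qquad \beta s+2\gamma t=-\ell^jr_2 .
\]
The determinant is a unit, so $s,t\in\ell^jR$. Put $u_{j+1}=u_j-s$ and $v_{j+1}=v_j-t$, so that $\mathfrak m=(u_{j+1},v_{j+1},\ell)$. Since
\[
N(u+s,v+t)=N(u,v)+(2\alpha s+\beta t)u+(\beta s+2\gamma t)v+N(s,t),
\]
the terms linear in $u_{j+1},v_{j+1}$ cancel, and
\[
f=N(u_{j+1},v_{j+1})+\ell^{j+1}r_0+\ell^jr_1s+\ell^jr_2t+N(s,t).
\]
The last three terms lie in $\ell^{2j}R\subseteq\ell^{j+1}R$, so $f=N(u_{j+1},v_{j+1})+\ell^{j+1}\rho_{j+1}$.

Suppose that the process never stops. As $R$ is complete and ideals are closed, $u_j$ and $v_j$ converge to elements $u,v$ with $u-u_j,\,v-v_j\in\ell^jR$. Then $\mathfrak m=(u,v,\ell)$ and $f-N(u,v)\in\bigcap_j\ell^jR=0$. So $f\in\mathfrak p^2$ for the height two prime $\mathfrak p=(u,v)$, and $R/fR$ is not regular at the height one prime $\mathfrak p/fR$. This contradicts normality.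
\end{proof}

Normality excludes exactly the limit case, such as $f=uv$.

\begin{lemma}\label{lem:resolve}
Let $(R,\mathfrak m,k)$ be a three-dimensional regular local ring with regular system of parameters $u,v,\ell$, and let $f=\alpha u^2+\beta uv+\gamma v^2+\varepsilon\ell^p$ with $\beta^2-4\alpha\gamma$ and $\varepsilon$ units and $p\ge1$. If $D=R/fR$ is normal, then $D$ has a rational resolution that is a composition of finitely many (possibly zero) blowups of closed points.
\end{lemma}

\begin{proof}
We induct on $p$. If $p=1$, then $f\notin\mathfrak m^2$, so $D$ is regular and $X=\operatorname{Spec}D$ works. Let $p\ge2$. Denote residues in $k$ by a subscript $0$ and put $N=\alpha_0U^2+\beta_0UV+\gamma_0V^2$, a nondegenerate form. Then $f$ has order two, and its leading form in $\operatorname{gr}_{\mathfrak m}R=k[U,V,L]$ is $f^*=N+\varepsilon_0L^2$ if $p=2$ and $f^*=N$ if $p\ge3$.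

\emph{The blowup.} Let $Y$ be the blowup of $\operatorname{Spec}R$ at $\mathfrak m$, with exceptional divisor $\mathbb P=\mathbb P^2_k$, and let $\mathcal O_Y(r)$, $r\in\mathbb Z$, be the powers of the invertible sheaf $\mathfrak m\mathcal O_Y$. In the sequences $0\to\mathcal O_Y(r+1)\to\mathcal O_Y(r)\to\mathcal O_{\mathbb P}(r)\to0$ we have $H^1(\mathcal O_{\mathbb P}(r))=0$ for all $r$ and $H^2(\mathcal O_{\mathbb P}(r))=0$ for $r\ge-2$. Serre vanishing and descending induction give $H^1(\mathcal O_Y)=0$ and $H^2(\mathcal O_Y(-2))=0$.

Let $X_1\subset Y$ be the closed subscheme defined locally by $f/t^2$, where $t$ is a local equation of $\mathbb P$. The restriction of $f/t^2$ to the integral scheme $\mathbb P$ is a local equation of $f^*\neq0$, so $t,f/t^2$ is a regular sequence at each point of $X_1\cap\mathbb P$. Regular sequences in local rings can be permuted, so $t$ is a nonzerodivisor on $\mathcal O_{X_1}$. Hence $X_1$ is the scheme-theoretic closure in $Y$ of $X_1\setminus\mathbb P=\operatorname{Spec}D\setminus\{\mathfrak m_D\}$, which is the blowup of $\operatorname{Spec}D$ at its closed point, and the exceptional divisor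 is the conic $C=\{f^*=0\}\subset\mathbb P$, a Cartier divisor on $X_1$. The sequence $0\to\mathcal O_Y(-2)\xrightarrow{f}\mathcal O_Y\to\mathcal O_{X_1}\to0$ gives $H^1(X_1,\mathcal O_{X_1})=0$. This is where order two is used: order three would require $H^2(\mathcal O_Y(-3))$, and $H^2(\mathcal O_{\mathbb P}(-3))\ne0$.

\emph{Singularities of $X_1$.} Off $C$, the scheme $X_1$ is the punctured spectrum of the two-dimensional normal ring $D$, which is regular. At a point where the Cartier divisor $C$ is regular, so is $X_1$. We claim that $C$ is smooth over $k$ away from $o=(0:0:1)$. At a point of $C$ where $C$ is not smooth, the Jacobian criterion on a standard affine chart says that the partial derivatives of $f^*$ with respect to the two variables other than the one set equal to $1$ vanish. Euler's relation $Uf^*_U+Vf^*_V+Lf^*_L=2f^*$, valid in every characteristic, shows that the third vanishes as well. In particular $f^*_U=N_U$ and $f_V^*=N_V$ vanish, which forces $U=V=0$ by nondegeneracy. If $p=2$, then $f^*(o)=\varepsilon_0\ne0$, so $o\notin C$, the scheme $X_1$ is regular, and $X=X_1$ works.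

\emph{The induction step.} Let $p\ge3$. The ring $\mathcal O_{Y,o}$ is regular with parameters $u'=u/\ell$, $v'=v/\ell$, $\ell$, and $D_1=\mathcal O_{X_1,o}=\mathcal O_{Y,o}/(f_1)$ with
\[
f_1=f/\ell^2=\alpha u'^2+\beta u'v'+\gamma v'^2+\varepsilon\ell^{p-2}.
\]
The ring $D_1$ is a two-dimensional hypersurface, so it satisfies $S_2$, and its nonmaximal primes are points of $X_1$ other than $o$, where $X_1$ is regular. So $D_1$ is normal, and $X_1$ is a normal scheme. By induction $D_1$ has a rational resolution $X'$ by blowups of closed points. All these points lie over $o$, so the same blowups can be performed on $X_1$. They give $\pi\colon X\to X_1$, an isomorphism off $o$ whose base change to $\operatorname{Spec}D_1$ is $X'$. Thus $X$ is regular, integral, projective and birational over $D$. By flat base change the stalks at $o$ of $\pi_*\mathcal O_X$ and $R^1\pi_*\mathcal O_X$ are $H^0(X',\mathcal O_{X'})=D_1$ and $H^1(X',\mathcal O_{X'})=0$. The Leray sequence \eqref{eq:leray} for $\pi$ gives $H^1(X,\mathcal O_X)=H^1(X_1,\mathcal O_{X_1})=0$.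
\end{proof}

\begin{proposition}\label{prop:double}
Let $(R,\mathfrak m,k)$ be an excellent regular local ring of dimension three, $I\subseteq\mathfrak m^2$ an integrally closed $\mathfrak m$-primary ideal, $\ell\in\mathfrak m\setminus\mathfrak m^2$, $\mathfrak n=\mathfrak m/\ell R$, and $Q\subseteq\mathfrak n^2/\mathfrak n^3$ the image of $I$. If $Q$ contains a nondegenerate form, then $I$ is normal.
\end{proposition}

\begin{proof}
Let $I=(a_1,\dots,a_n)$ and form $R'$, $f$, $D$ as in Section~\ref{sec:generic}. The images $q_j$ of the $a_j$ span $Q$ over $k$, and the image of $f$ in $(\mathfrak n^2/\mathfrak n^3)\otimes_kk'$ is $\sum_jZ_jq_j$. Its discriminant is a polynomial in $k[Z]$ that is nonzero at a point of $k^n$ giving a nondegenerate member of $Q$, so it is nonzero in $k'$. By Lemma~\ref{lem:bertini}, $D$ is excellent and normal of dimension two, so $\hat D=\widehat{R'}/f\widehat{R'}$ is normal by (E3). Lemmas~\ref{lem:normalform} and~\ref{lem:resolve}, applied to $\widehat{R'}$, show that $\hat D$ has a rational resolution, and its residue field $k'$ is infinite. By Proposition~\ref{prop:special} and (F2), $I\hat D$ is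 integrally closed. By Proposition~\ref{prop:lipman} all $I^n\hat D$ are integrally closed, hence so are all $I^nD$ by (F2). Lemma~\ref{lem:lift} completes the proof.
\end{proof}

\section{Ideals with at most $d+4$ generators}\label{sec:main}

It remains to convert the bound on $\mu(I)$ into information on leading forms. The tool is a parameter $\ell$ that is general for the Rees valuations of $I$.

\begin{lemma}\label{lem:mu}
Let $(R,\mathfrak m,k)$ be a local domain of positive dimension with $k$ infinite and $I$ an integrally closed $\mathfrak m$-primary ideal. There is $\ell\in\mathfrak m\setminus\mathfrak m^2$ such that, with $T=R/\ell R$ and $\mathfrak n=\mathfrak m/\ell R$,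
\[
\mu(I)=\lambda(T/\mathfrak nIT).
\]
\end{lemma}

\begin{proof}
Let $\nu_1,\dots,\nu_r$ be Rees valuations of $I$. The ideal $\{h\in\mathfrak m:\nu_i(h)>\nu_i(\mathfrak m)\}$ is properly contained in $\mathfrak m$, and it contains $\mathfrak m^2$ because $\nu_i(\mathfrak m)>0$. It is thus the preimage of a proper subspace of $\mathfrak m/\mathfrak m^2$. As $k$ is infinite, some $\ell\in\mathfrak m$ avoids these $r\geq 1$ ideals; then $\ell\notin\mathfrak m^2$ and $\nu_i(\ell)=\nu_i(\mathfrak m)$ for all $i$. If $\ell h\in\mathfrak mI$, then $\nu_i(\ell)+\nu_i(h)\ge\nu_i(\mathfrak m)+\nu_i(I)$ for all $i$, so $h\in\overline I=I$ by (F3). Hence the kernel of multiplication by $\ell$ on $R/\mathfrak mI$ is $I/\mathfrak mI$, of length $\mu(I)$. The cokernel is $R/(\mathfrak mI+\ell R)=T/\mathfrak nIT$. An endomorphism of a module of finite length has kernel and cokernel of equal length.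
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
The case $d=1$ was noted in the introduction and the case $d=2$ is Corollary~\ref{cor:dimtwo}. Let $d\ge3$. By (F2) and Lemma~\ref{lem:extend} we may replace $R$ by $\hat R$ and then by $\hat R(Z_0)$ for one indeterminate $Z_0$; this changes neither $\mu(I)$ nor whether a power of $I$ is integrally closed. So $R$ is excellent with infinite residue field $k$. Choose $\ell,T,\mathfrak n$ as in Lemma~\ref{lem:mu}; the ring $T$ is regular of dimension $d-1$. We induct on $d$.

\emph{Suppose $I\not\subseteq\mathfrak m^2$.} In Lemma~\ref{lem:orderone}, $D$ is regular of dimension $d-1$, and $ID$ is integrally closed with $\mu(ID)\le(d-1)+4$. So $ID$ is normal by the theorem in dimension $d-1$, and $I$ is normal.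

\emph{Suppose $I\subseteq\mathfrak m^2$.} Then $\mathfrak nIT\subseteq\mathfrak n^3$, so
\[
d+4\ge\mu(I)=\lambda(T/\mathfrak n^3)+\lambda(\mathfrak n^3/\mathfrak nIT),\qquad\lambda(T/\mathfrak n^3)=\binom{d+1}2 .
\]
For $d\ge4$ we have $\binom{d+1}2\ge d+6$, so this case does not occur. Let $d=3$. Then $\binom{d+1}{2}=6$ and $\lambda(\mathfrak n^3/\mathfrak nIT)\le1$. Identify $\operatorname{gr}_{\mathfrak n}T$ with $k[U,V]$, write $k[U,V]_j$ for the forms of degree $j$, and let $Q\subseteq k[U,V]_2$ be the image of $I$. The image of $\mathfrak nIT$ in the four-dimensional space $\mathfrak n^3/\mathfrak n^4=k[U,V]_3$ is $W=UQ+VQ$, and it has codimension at most one, so $\dim W\ge3$. Since $\dim W\le2\dim Q$, we get $\dim Q\ge2$. There are three cases.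

\emph{Case 1: $\dim Q=3$.} Then $UV\in Q$ is nondegenerate, and Proposition~\ref{prop:double} applies.

\emph{Case 2: $\dim Q=2$ and the members of $Q$ have a nonconstant common factor.} The factor is a form, and it has degree one, since degree two would give $\dim Q\le1$. Call it $L$. Then $Q=L\cdot k[U,V]_1$ by dimension, so $Q$ contains $LL'$ with $L'$ independent of $L$. In the coordinates $L,L'$ this form has discriminant $1$, so it is nondegenerate, and Proposition~\ref{prop:double} applies.

\emph{Case 3: $Q=\langle q_1,q_2\rangle$ with $q_1,q_2$ coprime.} If $L_1q_1=L_2q_2$ with $L_1,L_2\in k[U,V]_1$, then $q_1$ divides $L_2$, so $L_2=0$ and $L_1=0$. Hence $\dim W=4$, that is, $\mathfrak n^3=\mathfrak nIT+\mathfrak n^4$, and $\mathfrak nIT=\mathfrak n^3$ by Nakayama's lemma. Therefore $IT/\mathfrak nIT=IT/\mathfrak n^3=Q$ has dimension two, so $IT$ is generated by $2=d-1$ elements, and Theorem~\ref{thm:ci} applies.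
\end{proof}

\begin{proof}[Proof of Corollary~\ref{cor:answer}]
Let $S=k[x,y,z]$, $\mathfrak m=(x,y,z)$ and $R=S_{\mathfrak m}$. By (F1), $IR$ is integrally closed, and $\mu(IR)\le\mu(I)\le7=3+4$. By Theorem~\ref{thm:main} and (F1), $I^nR=\overline{I^nR}=\overline{I^n}R$. The ideals $I^n$ and $\overline{I^n}$ are $\mathfrak m$-primary, hence contracted from $R$, so $I^n=\overline{I^n}$.
\end{proof}

\begin{remark}\label{rem:chartwo}
Theorem~\ref{thm:ci} is needed in Case~3 only in residue characteristic two. If $\operatorname{char}k\ne2$, completing the square shows that a degenerate form is a scalar times the square of a linear form. If coprime $q_1=c_1L_1^2$ and $q_2=c_2L_2^2$ are both degenerate, then $L_1,L_2$ are independent and $q_1+q_2$ has discriminant $-4c_1c_2\ne0$ in these coordinates, so Proposition~\ref{prop:double} applies. If $\operatorname{char}k=2$, the degenerate forms are exactly the members of $\langle U^2,V^2\rangle$.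
\end{remark}

\begin{example}\label{ex:chartwo}
The space $Q=\langle U^2,V^2\rangle$ occurs. Let $k=\mathbb F_2(s,t)$ with indeterminates $s,t$, let $S=k[x,y,z]$, $\mathfrak m=(x,y,z)$, and put
\[
q_1=x^2+sz^2,\qquad q_2=y^2+tz^2,\qquad\mathfrak p=(q_1,q_2),\qquad I=\mathfrak p+\mathfrak m^3 .
\]
The ring $S/\mathfrak p$ is free over $k[z]$ on $1,x,y,xy$, so it embeds in $(S/\mathfrak p)_z=k(\sqrt s,\sqrt t)[z,z^{-1}]$, where $x/z=\sqrt s$, $y/z=\sqrt t$ and $[k(\sqrt s,\sqrt t):k]=4$. Hence $\mathfrak p$ is prime. Let $h\in\overline I$. Then $h\in\mathfrak m^2$ by (V1) for the $\mathfrak m$-adic order; let $q$ be its component of degree two. The component of degree $2j$ of an element of $I^j$ lies in $\mathfrak p$, so the component of degree $2m$ of \eqref{eq:integral} gives $q^m\in\mathfrak p$. Thus $q\in\mathfrak p$ and $h\in I$, so $I$ is integrally closed. The space $I/\mathfrak mI$ has dimension $2$ in degree two, dimension $\dim_k(S/\mathfrak p)_3=4$ in degree three (basis $z^3,xz^2,yz^2,xyz$), and vanishes in other degrees, so $\mu(I)=6$. For every $\ell\in\mathfrak m\setminus\mathfrak m^2$ the space $Q$ is spanned by linear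 combinations of squares of linear forms, which have no $UV$ term in characteristic two. So Proposition~\ref{prop:double} never applies. On the other hand, modulo $\ell=z$ the ideal $I$ becomes $(x^2,y^2)+(x,y)^3=(x^2,y^2)$, and $IS_{\mathfrak m}$ is normal by Theorem~\ref{thm:ci}.
\end{example}

\begin{remark}
In dimension three the bound $\mu(I)\le7$ is used only to obtain $\dim Q\ge2$. With eight generators one gets only $\dim W\ge2$, which allows $Q$ to be spanned by a single square. This happens for $J=\overline{(x^7,y^3,z^2)}$: the list in Section~\ref{sec:sharp} shows $J\subseteq(z^2)+\mathfrak m^3$. The generic section $D$ of $k[x,y,z]_{\mathfrak m}$ with respect to $J$ is still normal and $JD$ is still integrally closed, by Lemma~\ref{lem:bertini} and Proposition~\ref{prop:special}. But $D$ has no rational resolution, since otherwise Proposition~\ref{prop:lipman} and Lemma~\ref{lem:lift} would make $J$ normal.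
\end{remark}

\begin{thebibliography}{9}

\bibitem{HS}
Huneke and Swanson, \emph{Integral closure of ideals, rings and modules}.

\bibitem{Lipman}
Lipman, \emph{Rational singularities\dots}, Publ. IHES 36 (1969).

\bibitem{Matsuoka}
Naoyuki Matsuoka, \emph{Normality of ideals beyond the standard graded setting: families from numerical semigroup rings}, arXiv:2609.18087 (2026).

\end{thebibliography}
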